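\title{Finite versus uniform control in the $K$-homology of uniform Roe algebras: a counterexample}

\begin{abstract}
The controlled $K$-homology groups of the uniform Roe algebra of a bounded geometry space $X$ can be assembled into an inverse limit in two ways: by asking for almost commutation with all contractions of propagation at most $r$ at once, or with finitely many contractions at a time. A canonical map $\Xi$ compares the two limits, and it was conjectured to be an isomorphism when $X$ is chain geodesic. We disprove this. For an explicit tree, and for every finitely generated group with infinitely many ends, $\Xi$ is not surjective in degree $1$, its cokernel contains a free abelian group of rank $2^{2^{\aleph_0}}$, and the two limits have different cardinalities. The same failure occurs in degree $0$ after taking a product with $\mathbb Z$. The classes missed by $\Xi$ are limits, along free ultrafilters, of cycles that escape to infinity.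
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{Controlled $K$-homology of the uniform Roe algebra}

Throughout, $\mathbb N=\{0,1,2,\dots\}$, and $X$ is a discrete proper metric space with \emph{bounded geometry}, that is,
\[
N_r:=\sup_{x\in X}|\{y\in X: d(x,y)\le r\}|<\infty\qquad\text{for all } r\ge0 .
\]
Balls are finite, so $X$ is countable. A bounded operator $T$ on $\ell^2(X)$ has matrix entries $T_{xy}=\langle T\delta_y,\delta_x\rangle$ and \emph{propagation} $\sup\{d(x,y):T_{xy}\ne0\}$. Let $E_r$ be the set of operators of norm at most $1$ and propagation at most $r$. The \emph{uniform Roe algebra} $C^*_u(X)$ is the norm closure of the operators of finite propagation. Put $H=\ell^2(X)\otimes\ell^2(\mathbb N)$ and $H^n=H\otimes\mathbb C^n$, and let $a\in C^*_u(X)$ act on $H^n$ as $a\otimes1\otimes1$. We identify $M_n(B(H))$ with $B(H^n)$ and $M_n(K(H))$ with the compact operators on $H^n$. The \emph{scalar} matrices $M_n(\mathbb C)$ act as $1_H\otimes m$ and commute with $C^*_u(X)$.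

Let $F\subseteq C^*_u(X)$ and $\varepsilon>0$. An \emph{even $\varepsilon$-cycle for $F$} is a projection $p\in M_n(B(H))$, for some $n$, such that $p-q$ is compact for some scalar projection $q$ and $\|[p,a]\|<\varepsilon$ for all $a\in F$. An \emph{odd $\varepsilon$-cycle for $F$} is a unitary $u\in M_n(B(H))$ such that $u-1$ is compact and $\|[u,a]\|<\varepsilon$ for all $a\in F$. Cycles are identified under norm continuous homotopy through $\varepsilon$-cycles for $F$ and under stabilization, $p\sim\operatorname{diag}(p,0)$ and $u\sim\operatorname{diag}(u,1)$. Direct sum makes the classes an abelian monoid, and $K^0_\varepsilon(F)$, respectively $K^1_\varepsilon(F)$, is its Grothendieck group. Thus every element is a difference of classes of two cycles, and an integer-valued function on cycles that is additive and invariant under homotopy and stabilization defines a homomorphism to $\mathbb Z$.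

The tolerance $\varepsilon$ cannot be dispensed with. The algebra $C^*_u(X)$ contains all matrix units of $\ell^2(X)$, so an operator commuting with it has the form $1_{\ell^2(X)}\otimes T$, and for infinite $X$ such an operator is compact only if $T=0$. Exactly commuting cycles are therefore scalar. The groups $K^*_\varepsilon(F)$ record what survives when commutation is required only up to $\varepsilon$ and only against $F$, and one then lets $F$ grow and $\varepsilon$ shrink.

To do so, let $\mathcal X$ be the set of pairs $(F,\varepsilon)$ with $F$ contained in the unit ball of $C^*_u(X)$ and $\varepsilon>0$. Write $(F,\varepsilon)\le(G,\delta)$ if for every $a\in F$ there is $b\in G$ with $\delta+2\|a-b\|\le\varepsilon$. Cycles are contractions, so a $\delta$-cycle for $G$ is then an $\varepsilon$-cycle for $F$, and we obtain forgetful homomorphisms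
\[
\phi=\phi^{(G,\delta)(F,\varepsilon)}\colon K^*_\delta(G)\to K^*_\varepsilon(F)
\]
compatible with composition. The relation $\le$ is a directed preorder: $(G_1,\delta_1)$ and $(G_2,\delta_2)$ are dominated by $(G_1\cup G_2,\min(\delta_1,\delta_2))$. For a directed subset $\mathcal Y\subseteq\mathcal X$, the inverse limit over $\mathcal Y$ is the group of \emph{coherent families} $(g_{(F,\varepsilon)})_{(F,\varepsilon)\in\mathcal Y}$, those with $\phi(g_{(G,\delta)})=g_{(F,\varepsilon)}$ whenever $(F,\varepsilon)\le(G,\delta)$ in $\mathcal Y$. If $\mathcal Y'\subseteq\mathcal Y$ is cofinal, meaning that every element of $\mathcal Y$ is dominated by an element of $\mathcal Y'$, then restriction of families from $\mathcal Y$ to $\mathcal Y'$ is an isomorphism.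

\subsection{Two limits and the map between them}

Let $\mathcal X_r$ consist of the pairs with $F\subseteq E_r$, and set
\[
QK^*_r(X)=\varprojlim_{(F,\varepsilon)\in\mathcal X_r}K^*_\varepsilon(F),\qquad QK^*(X)=\varprojlim_{r\to\infty}QK^*_r(X).
\]
The group $QK^*(X)$ is the inverse limit over $\mathcal X_{\mathrm{prop}}=\bigcup_{r\ge0}\mathcal X_r$. Let $\mathcal X_{\mathrm{fin}}$ consist of the pairs with $F$ finite, and set
\[
\mathcal L^*(X)=\varprojlim_{(F,\varepsilon)\in\mathcal X_{\mathrm{fin}}}K^*_\varepsilon(F).
\]
An element of $QK^*(X)$ provides, for each $r$ and $\varepsilon$, cycles that almost commute with \emph{all} of $E_r$. An element of $\mathcal L^*(X)$ provides cycles only for finitely many operators at a time, and its definition does not mention propagation.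

Uniform control gives finite control. Let $(F,\varepsilon)\in\mathcal X_{\mathrm{fin}}$. Each $a\in F$ is a norm limit of operators $b$ of finite propagation, and replacing $b$ by $b/\max(1,\|b\|)$ we may take them to be contractions. Hence $(F,\varepsilon)\le(G,\delta)$ for some $(G,\delta)\in\mathcal X_{\mathrm{prop}}$. For $g\in QK^*(X)$ put $\Xi(g)_{(F,\varepsilon)}=\phi^{(G,\delta)(F,\varepsilon)}(g_{(G,\delta)})$. Two choices of $(G,\delta)$ are dominated by a third, so by coherence of $g$ the value does not depend on the choice, and the family $\Xi(g)$ is coherent. This is the canonical homomorphism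
\[
\Xi\colon QK^*(X)\longrightarrow\mathcal L^*(X).
\]
In the simplest case nothing is lost.

\begin{proposition}\label{prop:finite}
If $X$ is finite, then $\Xi$ is an isomorphism.
\end{proposition}

\begin{proof}
For $r\ge\operatorname{diam}X$ the set $E_r$ is the whole unit ball of $B(\ell^2(X))$, so $\mathcal X_{\mathrm{prop}}=\mathcal X$ and $\Xi$ is restriction of families to $\mathcal X_{\mathrm{fin}}$. The unit ball is compact. Given $(F,\varepsilon)\in\mathcal X$, let $G$ be a finite $\varepsilon/4$-net in it; then $(F,\varepsilon)\le(G,\varepsilon/2)$. So $\mathcal X_{\mathrm{fin}}$ is cofinal in $\mathcal X$.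
\end{proof}

For infinite $X$ this argument breaks down, since already $E_0$ contains the projections onto the vectors $\delta_x$, which are at mutual distance $1$. Still, one may hope that geometry replaces compactness. A cycle is a compact perturbation of a scalar, hence essentially scalar away from a finite subset of $X$, and near a finite set the elements of $E_r$ are described up to a small error by finitely many matrices. The conjecture below makes such a hope precise for the following class of spaces. For $m,C>0$, the space $X$ is \emph{$(m,C)$-chain geodesic} if for all $x,y\in X$ there are points $x=x_0,x_1,\dots,x_n=y$ with $d(x_{i-1},x_i)\le m$ for all $i$ and $\sum_{i=1}^nd(x_{i-1},x_i)\le C\,d(x,y)$. The vertex set of a connected graph with its path metric is $(1,1)$-chain geodesic.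

\begin{quote}
\textbf{Conjecture} (\cite{GWY}). Let $X$ be a discrete proper metric space with bounded geometry which is $(m,C)$-chain geodesic. Then $\Xi$ is an isomorphism.
\end{quote}

We show that the conjecture is false. The gap in the heuristic above is that, for an element of $\mathcal L^*(X)$, the finite set on which the cycle lives may depend on $F$ and leave every bounded region as $F$ grows.

\subsection{Results}

The geometric input is an infinite family of disjoint lines, each crossing its own bottleneck of bounded size.

\begin{definition}\label{def:comb}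
A \emph{comb structure} on $X$ consists of subsets $B_n\subseteq X$ and injective maps $\gamma_n\colon\mathbb Z\to X$, for $n\in\mathbb N$, such that
\begin{itemize}
\item[(a)] for every $R$, $\ \sup_n|\{x\in B_n:d(x,X\setminus B_n)\le R\}|<\infty$;
\item[(b)] the images of the $\gamma_n$ are pairwise disjoint, and $s:=\sup_{n,j}d(\gamma_n(j),\gamma_n(j+1))<\infty$;
\item[(c)] $\gamma_n(j)\in B_n$ for all large $j$ and $\gamma_n(j)\notin B_n$ for all $j$ near $-\infty$; and for $i\ne n$, $\gamma_i(j)\notin B_n$ for all large $|j|$.
\end{itemize}
\end{definition}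

The model is the \emph{comb} $X_0=\mathbb N\times\mathbb Z$ with
\[
d((n,k),(n,k'))=|k-k'|,\qquad d((n,k),(n',k'))=|k|+|n-n'|+|k'|\quad(n\ne n').
\]
This is the path metric of the tree obtained from the lines $\{n\}\times\mathbb Z$, the \emph{teeth}, by joining $(n,0)$ to $(n+1,0)$ for every $n$. Degrees are at most $4$, so $X_0$ is discrete, proper, of bounded geometry and $(1,1)$-chain geodesic. Take $B_n=\{(n,k):k\ge1\}$ and $\gamma_n(j)=(n,j)$. Since $d((n,k),X_0\setminus B_n)=k$ for $k\ge1$, the set in (a) has at most $R$ points; (b) holds with $s=1$; and (c) holds because $B_n$ is the upper half of the $n$-th tooth.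

\begin{theorem}\label{thm:odd}
If $X$ has a comb structure, then $\Xi\colon QK^1(X)\to\mathcal L^1(X)$ is not surjective, and its cokernel contains a free abelian group of rank $2^{2^{\aleph_0}}$. Moreover $|\mathcal L^1(X)|=2^{2^{\aleph_0}}$, while $|QK^*(X)|\le2^{\aleph_0}$ for every $X$. So the two groups are not even abstractly isomorphic. With $X=X_0$ this disproves the conjecture.
\end{theorem}

\begin{theorem}\label{thm:groups}
Every finitely generated group with infinitely many ends, with a word metric (which is $(1,1)$-chain geodesic), has a comb structure. So the conjecture fails for it, for example for the free group $F_2$.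
\end{theorem}

\begin{theorem}\label{thm:even}
If $X$ has a comb structure, then all statements of Theorem~\ref{thm:odd} hold in degree $0$ for $X\times\mathbb Z$ with the $\ell^1$-metric. There is a $(1,1)$-chain geodesic space of bounded geometry for which they hold in both degrees.
\end{theorem}

The chain geodesic condition is not used in the proofs; it only has to hold in the examples. We do not classify the infinite chain geodesic spaces, if any, for which $\Xi$ is an isomorphism, and we do not decide whether $\Xi$ is injective.

\begin{remark}\label{rem:ZZ}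
Neither many lines nor small bottlenecks suffice alone for a comb structure. The space $\mathbb Z^2$ with the $\ell^1$-metric has infinitely many disjoint lines. But if the set in (a) for $R=1$ lies in a finite box $Q$, then no edge of the connected graph $\mathbb Z^2\setminus Q$ joins $B_n$ to its complement, so $B_n$ is finite or cofinite, contradicting (c). The space $\mathbb Z$ has half-lines satisfying (a). But an injective map $\gamma$ with steps at most $s$ tends to $+\infty$ or to $-\infty$ as $j\to\infty$, and in the first case it meets $[a,a+s]$ for all large $a$; so at most $2(s+1)$ such maps have disjoint images, contradicting (b).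
\end{remark}

Section~\ref{sec:idea} carries out the argument by hand on the comb, for test operators of a special form. Sections~\ref{sec:kappa}--\ref{sec:count} develop the three tools: an integer invariant of odd cycles, the construction of classes in $\mathcal L^*(X)$ from ultrafilters, and a criterion for independence modulo the image of $\Xi$. Theorems~\ref{thm:odd}, \ref{thm:even} and~\ref{thm:groups} are proved in Sections~\ref{sec:odd}, \ref{sec:even} and~\ref{sec:groups}.

\section{The mechanism on the line and on the comb}\label{sec:idea}

Fix a unit vector $\xi\in\ell^2(\mathbb N)$ and let $\chi(t)=\min(\max(t,0),1)$ for $t\in\mathbb R$. Commutators will be estimated with the \emph{Schur test}: if an operator $T$ on $\ell^2(X)\otimes\mathbb C^k$ has blocks $T_{xy}\in M_k(\mathbb C)$ of norm at most $\Lambda$, with at most $N$ nonzero blocks in each row and each column, then $\|T\|\le N\Lambda$. Indeed, summing over the pairs with $T_{xy}\ne0$ and using the Cauchy--Schwarz inequality, $|\langle T\nu,\nu'\rangle|\le \Lambda\sum\|\nu_y\|\|\nu'_x\|\le\Lambda N\|\nu\|\|\nu'\|$.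

To show that an odd cycle is nontrivial we pair it with a unitary of $C^*_u(X)$. Let $w\in C^*_u(X)$ be unitary, and let $v$ be a unitary on $H^n$ with $v-1$ of finite rank and $\|[v,w]\|<2$. The multiplicative commutator $wvw^*v^*$ is $1$ plus a finite rank operator, and $wvw^*v^*-1=[w,v]w^*v^*$ has norm less than $2$, so $-1$ is not in its spectrum. Its principal logarithm is therefore defined and has finite rank. Put
\begin{equation}\label{eq:kappa}
\kappa_w(v)=\frac1{2\pi i}\operatorname{Tr}\operatorname{Log}(wvw^*v^*).
\end{equation}
Section~\ref{sec:kappa} shows that this number is an integer and defines a homomorphism $K^1_1(\{w\})\to\mathbb Z$. Here we take this for granted.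

\subsection*{The line}
Let $X=\mathbb Z$ and $w\delta_j=\delta_{j+1}$. For $L\ge1$ let $f_L(j)=e^{2\pi i\chi(j/L)}$, a function that winds once around the circle as $j$ runs from $0$ to $L$ and equals $1$ elsewhere. Let $v_L$ multiply $\delta_j\otimes\xi$ by $f_L(j)$ and be the identity on $\ell^2(\mathbb Z)\otimes\xi^\perp$. For $a\in E_r$ the commutator $[v_L,a]$ has entries $(f_L(j)-f_L(j'))a_{jj'}$, so its norm is at most $(2r+1)2\pi r/L$ by the Schur test. Thus $v_L$ is an $\varepsilon$-cycle for $E_r$ once $L$ is large. Let $L\ge7$ be an integer. The operator $wv_Lw^*v_L^*$ multiplies $\delta_j\otimes\xi$ by $f_L(j-1)\overline{f_L(j)}$, which is $e^{-2\pi i/L}$ for $1\le j\le L$ and $1$ otherwise. Hence $\|[v_L,w]\|=2\sin(\pi/L)<1$ and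
\[
\kappa_w(v_L)=\frac1{2\pi i}\cdot L\cdot\Bigl(-\frac{2\pi i}L\Bigr)=-1 .
\]
The invariant counts, with a sign, how often the cycle winds along the direction in which $w$ shifts.

\subsection*{The comb}
Let $X=X_0$. Each tooth carries a copy of this cycle: $u_n=u_{n,L}$ multiplies $\delta_{(n,k)}\otimes\xi$ by $f_L(k)$ and is the identity on the orthogonal complement of these vectors. Each subset $M\subseteq\mathbb N$ gives a test unitary $w_M\in E_1$, which shifts the teeth indexed by $M$ one step upward and fixes all other points. Three observations contain the whole proof.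

\emph{The set $E_1$ tells all teeth apart.} If $n\in M$, the computation on the line gives $\kappa_{w_M}(u_n)=-1$; if $n\notin M$, then $w_M$ and $u_n$ commute and $\kappa_{w_M}(u_n)=0$. Taking $M=\{n\}$, we see that for $L$ large the classes $[u_n]$, $n\in\mathbb N$, are pairwise distinct in $K^1_1(E_1)$.

\emph{A finite set tells only finitely many teeth apart.} Let $F=\{w_{M_1},\dots,w_{M_m}\}$, and let $L$ be so large that all $u_n$ are $\varepsilon$-cycles for $F$. The sets $M_i$ generate a partition of $\mathbb N$ into at most $2^m$ cells. Let $n,n'$ lie in the same cell. For $t\in[0,\pi/2]$ let $R_t$ be the unitary on $H\oplus H$ induced by the rotation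
\[
\delta_{(n,k)}\oplus0\mapsto\cos t\,\delta_{(n,k)}\oplus\sin t\,\delta_{(n',k)},\qquad
0\oplus\delta_{(n',k)}\mapsto-\sin t\,\delta_{(n,k)}\oplus\cos t\,\delta_{(n',k)}
\]
for $k\in\mathbb Z$, fixing all other basis vectors. Each $w_{M_i}$ shifts both teeth or neither, so it commutes with $R_t$. Hence $R_t(u_n\oplus1)R_t^*$ is a path of $\varepsilon$-cycles for $F$ from $u_n\oplus1$ to $1\oplus u_{n'}$, and $[u_n]=[u_{n'}]$ in $K^1_\varepsilon(F)$. The class $[u_n]$ depends only on the cell of $n$.

To build an element of the limit over such $F$, we must choose one cell of each finite partition of $\mathbb N$, consistently under refinement. This is what an ultrafilter $\omega$ does. The resulting class $c_\omega$ pairs with $w_M$ to $-1$ if $M\in\omega$ and to $0$ otherwise. If $\omega$ is free, the chosen cells contain no fixed $n$, and $c_\omega$ pairs to $-1$ with $w_M$ for every tail $M=[k,\infty)$.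

\emph{A class with uniform control is localized.} For $g\in QK^1(X_0)$, the component $g_{(E_1,1)}=[u]-[u']$ computes the pairing of $\Xi(g)$ with \emph{every} $w_M$, since all of them lie in $E_1$. Up to a small error $u$ and $u'$ equal $1$ away from a finite set, and $w_M$ equals $1$ on that set when $M=[k,\infty)$ with $k$ large. So the pairing vanishes, and $\Xi(g)\ne c_\omega$.

Three things remain to be done. The invariant $\kappa_w$ must be constructed for compact perturbations of $1$. The second observation must be proved for an arbitrary finite subset of $C^*_u(X)$, whose elements need not look alike along two whole teeth. And an even analogue of $u_n$ and of $\kappa_w$ is needed for degree $0$.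

\section{An integer pairing with unitaries}\label{sec:kappa}

\subsection{Perturbation facts}

Since $H$ is infinite-dimensional, $\|m+T\|\ge\|m\|$ for $m\in M_n(\mathbb C)$ and $T$ compact: apply $m+T$ to $\eta_i\otimes\nu$ with $(\eta_i)$ an orthonormal sequence in $H$ and let $i\to\infty$. So the scalar projection $q$ of an even cycle $p$ is unique, and
\begin{equation}\label{eq:scalar}
\|q-q'\|\le\|p-p'\|
\end{equation}
for two even cycles of the same size.

If $y\in B(H^n)$ is invertible, its \emph{polar part} $U=y|y|^{-1}$, where $|y|=(y^*y)^{1/2}$, is unitary, depends continuously on $y$, and satisfies $\|U-y\|=\|1-|y|\|$. If $y-Z$ is compact for some unitary $Z$, then $|y|-1$ is compact (the quotient map by the compact operators commutes with functional calculus), and so $U-Z$ is compact.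

\begin{lemma}[Short paths]\label{lem:short}
\begin{itemize}
\item[(i)] Let $u,u'$ be unitaries on $H^n$ with $u-1$, $u'-1$ compact and $\|u-u'\|\le\delta<2$. Then $u'=ue^{iA}$ with $A=A^*$ compact, of finite rank if $u-1$ and $u'-1$ are. The path $u_t=ue^{itA}$, $0\le t\le1$, consists of unitaries with $u_t-1$ compact and $\|u_t-u\|\le\delta$.
\item[(ii)] Let $p,p'$ be projections on $H^n$ that are compact perturbations of scalar projections $q,q'$, with $\|p-p'\|\le\delta<\frac14$. Then there is a path $p_t$ from $p$ to $p'$ of such projections with $\|p_t-p\|\le2\delta$.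
\end{itemize}
In both cases the norm of the commutator with a contraction increases by at most $4\delta$ along the path.
\end{lemma}

\begin{proof}
(i) As $\|u^*u'-1\|<2$, we may put $A=-i\operatorname{Log}(u^*u')$, and $\|A\|<\pi$. Since $\operatorname{Log}$ is continuous on the spectrum and vanishes at $1$, $A$ is compact, respectively of finite rank, when $u^*u'-1$ is. For $|\vartheta|\le\pi$ we have $|e^{it\vartheta}-1|=2|\sin(t\vartheta/2)|\le|e^{i\vartheta}-1|$, so $\|u_t-u\|=\|e^{itA}-1\|\le\|e^{iA}-1\|\le\delta$.

(ii) The self-adjoint operator $y_t=(1-t)p+tp'$ is within $\delta$ of $p$, so its spectrum lies in $[-\delta,\delta]\cup[1-\delta,1+\delta]$. Let $p_t$ be its spectral projection for $(\frac12,\infty)$. Then $p_t$ is continuous in $t$ and $\|p_t-y_t\|\le\delta$. By \eqref{eq:scalar} the same construction applies to $(1-t)q+tq'$ and gives a scalar projection $q_t$, and $p_t-q_t$ is compact because $y_t-((1-t)q+tq')$ is.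

The last claim follows from $\|[T,a]\|\le2\|T\|$ for $\|a\|\le1$.
\end{proof}

\subsection{The homomorphism $\kappa_w$}

Fix a unitary $w\in C^*_u(X)$, and let $\mathcal U_f$ be the set of unitaries $v$ on some $H^n$ with $v-1$ of finite rank. Such a $v$ is the identity on the orthogonal complement of $\operatorname{ran}(v-1)$, because $v-1$ is normal.

\emph{Integrality.} Let $v\in\mathcal U_f$ with $\|[v,w]\|<2$, and let $V$ be a finite-dimensional subspace containing the ranges of $v-1$ and $wvw^*-1$. Both $v$ and $wvw^*$ are the identity on $V^\perp$, and they have the same eigenvalues different from $1$, with multiplicity. Hence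
\[
\exp\operatorname{Tr}\operatorname{Log}(wvw^*v^*)=\det(wvw^*|_V)\,\det(v|_V)^{-1}=1,
\]
and the number $\kappa_w(v)$ of \eqref{eq:kappa} is an integer.

\emph{Local constancy.} Let $v,v'\in\mathcal U_f$ with $\|v-v'\|<\frac14$ and $\|[v,w]\|\le\frac32$. We claim that $\kappa_w(v)=\kappa_w(v')$. The path $v_t=ve^{itA}$ of Lemma~\ref{lem:short}(i) satisfies $\|[v_t,w]\|\le\frac32+2\|v-v'\|<2$. The trace is not norm continuous in infinite dimensions, so we locate the path: with $V_0=\operatorname{ran}(v-1)+\operatorname{ran}A$, all $v_t$ and $wv_tw^*$ are the identity on the complement of the fixed finite-dimensional space $V_0+wV_0$. Thus $t\mapsto\kappa_w(v_t)$ is continuous and integer valued, hence constant.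

\emph{Extension.} Let $u$ be a $1$-cycle for $\{w\}$: a unitary with $u-1$ compact and $\|[u,w]\|<1$. The spectrum of $u$ away from $1$ consists of isolated eigenvalues of finite multiplicity, and replacing those close to $1$ by $1$ produces elements of $\mathcal U_f$ arbitrarily close to $u$. Define $\kappa_w(u)=\kappa_w(v)$ for any $v\in\mathcal U_f$ with $\|u-v\|<\frac18$. Two choices satisfy $\|v-v'\|<\frac14$ and $\|[v,w]\|<\frac54$, so the value is well defined, and it agrees with \eqref{eq:kappa} if $u\in\mathcal U_f$.

\begin{lemma}\label{lem:kappa}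
The function $\kappa_w$ defines a homomorphism $K^1_1(\{w\})\to\mathbb Z$. Moreover, for $1$-cycles $u,u'$ for $\{w\}$ on $H^n$:
\begin{itemize}
\item[(i)] if $\|[u,w]\|+\|[u',w]\|<1$, then $\kappa_w(uu')=\kappa_w(u)+\kappa_w(u')$; in particular $\kappa_w(u^*)=-\kappa_w(u)$ if $2\|[u,w]\|<1$;
\item[(ii)] if $Z$ is a unitary on $H^n$ commuting with $w$, then $\kappa_w(ZuZ^*)=\kappa_w(u)$.
\end{itemize}
\end{lemma}

\begin{proof}
If $\|u-u'\|<\frac1{16}$, then a $v\in\mathcal U_f$ within $\frac1{16}$ of $u$ computes both values. So $\kappa_w$ is locally constant on cycles, hence homotopy invariant. Formula \eqref{eq:kappa} is additive for direct sums and gives $\kappa_w(1)=0$. This proves the first statement.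

(i) Let $R_t\in M_{2n}(\mathbb C)$ be the scalar rotation $\left(\begin{smallmatrix}\cos t&-\sin t\\ \sin t&\cos t\end{smallmatrix}\right)$ with blocks of size $n$. The unitaries $\operatorname{diag}(u,1)R_t\operatorname{diag}(u',1)R_t^*$ are compact perturbations of $1$, their commutators with $w$ have norm at most $\|[u,w]\|+\|[u',w]\|<1$, and they join $\operatorname{diag}(uu',1)$ at $t=0$ to $\operatorname{diag}(u,u')$ at $t=\pi/2$. For the last claim take $u'=u^*$ and use $[u^*,w]=-u^*[u,w]u^*$.

(ii) If $v\in\mathcal U_f$ approximates $u$, then $ZvZ^*\in\mathcal U_f$ approximates $ZuZ^*$, and its multiplicative commutator with $w$ is $Z(wvw^*v^*)Z^*$, whose logarithm has the same trace.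
\end{proof}

For a permutation $\sigma$ of $X$ with $\sup_xd(x,\sigma x)<\infty$, let $w_\sigma\delta_x=\delta_{\sigma x}$. This is a unitary of propagation $\sup_xd(x,\sigma x)$. The next lemma is where compactness of $u-1$ yields a geometric conclusion. The point is that $S$ depends on $u$ only.

\begin{lemma}[Locality]\label{lem:local}
Let $u$ be a unitary on $H^n$ with $u-1$ compact. There is a finite set $S\subseteq X$ such that $\kappa_{w_\sigma}(u)=0$ whenever $\sigma$ fixes $S$ pointwise and $\|[u,w_\sigma]\|<1$.
\end{lemma}

\begin{proof}
Let $Q_S$ be the projection onto $\ell^2(S)\otimes\ell^2(\mathbb N)\otimes\mathbb C^n$. As $S$ increases to $X$ these projections converge strongly to $1$, so $Q_S(u-1)Q_S\to u-1$ in norm by compactness. Choose a finite $S$ such that $y=1+Q_S(u-1)Q_S$ satisfies $\|y-u\|<\frac1{32}$. Then $y$ is invertible and $\bigl|\|y\nu\|-\|\nu\|\bigr|\le\frac1{32}\|\nu\|$, so $\|1-|y|\|\le\frac1{32}$. The polar part $U$ of $y$ is within $\frac1{16}$ of $u$, is a compact perturbation of $1$, and is the identity on $\operatorname{ran}(1-Q_S)$. Replacing its eigenvalues near $1$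 by $1$ gives $v\in\mathcal U_f$ with $\|u-v\|<\frac18$ that is still the identity on $\operatorname{ran}(1-Q_S)$. If $\sigma$ fixes $S$ pointwise, then $w_\sigma$ is the identity on $\operatorname{ran}Q_S$. Both operators preserve the decomposition and on each summand one of them is the identity, so they commute and $\kappa_{w_\sigma}(u)=\kappa_{w_\sigma}(v)=0$.
\end{proof}

\section{Uniform families and ultrafilter classes}\label{sec:families}

We treat both degrees at once. Fix $k\ge1$. In the odd case let $\mathcal P$ be the unitary group of $M_k(\mathbb C)$ and $P_\infty=1$; in the even case let $\mathcal P$ be the set of projections in $M_k(\mathbb C)$ and $P_\infty=q$ a fixed element of $\mathcal P$. A function $P\colon X\to\mathcal P$ equal to $P_\infty$ off a finite set defines an operator $\tilde P$ on $H^k$: it maps $\delta_x\otimes\xi\otimes\nu$ to $\delta_x\otimes\xi\otimes P(x)\nu$ and equals $P_\infty$ on $\ell^2(X)\otimes\xi^\perp\otimes\mathbb C^k$. It is a unitary, respectively a projection, and $\tilde P-P_\infty$ has finite rank.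

The following conditions abstract what was used about the cycles $u_{n,L}$ on the comb.

\begin{definition}\label{def:uniform}
A \emph{uniform family} consists of functions $P^{n,L}\colon X\to\mathcal P$, for $n\in\mathbb N$ and real $L\ge1$, such that
\begin{itemize}
\item[(U1)] $P^{n,L}=P_\infty$ off a finite set $T_{n,L}$, and $\sup_n|T_{n,L}|<\infty$ for each $L$;
\item[(U2)] $\|P^{n,L}(x)-P^{n,L}(y)\|\le c\,(1+d(x,y))/L$, with $c$ independent of $n,L,x,y$;
\item[(U3)] for each $n$, the map $L\mapsto P^{n,L}$ is continuous for the supremum norm over $X$;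
\item[(U4)] for each $L$, the set $\{P^{n,L}(x):n\in\mathbb N,\ x\in X\}$ is finite.
\end{itemize}
\end{definition}

Condition (U2) makes the operators cycles, (U3) makes their classes independent of the scale $L$, and (U1) and (U4) feed a pigeonhole argument.

\begin{lemma}\label{lem:finite}
Let $(P^{n,L})$ be a uniform family and $(F,\varepsilon)\in\mathcal X_{\mathrm{fin}}$. There is $L_0=L_0(F,\varepsilon)$ such that $\tilde P^{n,L}$ is an $\varepsilon$-cycle for $F$ for all $L\ge L_0$ and all $n$. Its class $c_n(F,\varepsilon)\in K^*_\varepsilon(F)$ does not depend on $L\ge L_0$, and the set $\{c_n(F,\varepsilon):n\in\mathbb N\}$ is finite.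
\end{lemma}

On the comb we rotated one whole tooth into another. A general operator need not look alike along two teeth, and it need not preserve them. But its commutator with $\tilde P^{n,L}$ involves only its entries near $T_{n,L}$. These form a matrix of bounded size, by (U1) and bounded geometry, so there are finitely many patterns up to a small error. We therefore rotate only a neighborhood of $T_{n,L}$.

\begin{proof}
\emph{Cycles.} For $a\in F$ choose $b_a$ of finite propagation with $\|a-b_a\|<\varepsilon/16$. Since $F$ is finite, there are $r$ and $\Lambda$ bounding the propagation and the norm of all $b_a$. The commutator $[\tilde P^{n,L},b_a]$ vanishes on $\ell^2(X)\otimes\xi^\perp\otimes\mathbb C^k$. On $\ell^2(X)\otimes\xi\otimes\mathbb C^k$ it has blocks $(P^{n,L}(x)-P^{n,L}(y))(b_a)_{xy}$, at most $N_r$ of them nonzero in each row and column. By (U2) and the Schur test,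
\begin{equation}\label{eq:schur}
\|[\tilde P^{n,L},b_a]\|\le N_r\,c\,(1+r)\,\Lambda/L .
\end{equation}
Choose $L_0$ so that the right side is at most $\varepsilon/4$ for $L\ge L_0$. Then $\|[\tilde P^{n,L},a]\|\le\varepsilon/4+2\varepsilon/16<\varepsilon$. By (U3), $L\mapsto\tilde P^{n,L}$ is a norm continuous path of $\varepsilon$-cycles on $[L_0,\infty)$, so the class does not depend on $L$.

\emph{Patterns.} Fix $L=L_0$ and drop it from the notation. Let $S_n$ be the closed $r$-neighborhood of $T_n$. Then $|S_n|\le N_r\sup_n|T_n|$. Let $N\ge1$ be an upper bound for all $|S_n|$ and put $\eta=\varepsilon/(16N)$. Enumerate $S_n=\{s^n_1,s^n_2,\dots\}$. Cover the disc of radius $\Lambda$ in $\mathbb C$ by finitely many sets of diameter at most $\eta$. Using this cover, (U4) and the finiteness of $F$, we write $\mathbb N$ as a finite union of sets $A$ such that for all $n,n'\in A$: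
\begin{itemize}
\item $|S_n|=|S_{n'}|=:N'\le N$;
\item $\{i:s^n_i\in T_n\}=\{i:s^{n'}_i\in T_{n'}\}=:I$;
\item $P^n(s^n_i)=P^{n'}(s^{n'}_i)$ for all $i$;
\item $|(b_a)_{s^n_is^n_j}-(b_a)_{s^{n'}_is^{n'}_j}|\le\eta$ for all $i,j$ and all $a\in F$.
\end{itemize}
It suffices to show that $c_n(F,\varepsilon)=c_{n'}(F,\varepsilon)$ for $n,n'$ in one such set. Write $s_i=s^n_i$ and $s'_i=s^{n'}_i$.

\emph{The homotopy.} Let $(e_i)$ be the standard basis of $\mathbb C^{N'}$, and define isometries $J,J'\colon\mathbb C^{N'}\otimes\mathbb C^k\to H^k\oplus H^k$ by
\[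
J(e_i\otimes\nu)=(\delta_{s_i}\otimes\xi\otimes\nu)\oplus0,\qquad J'(e_i\otimes\nu)=0\oplus(\delta_{s'_i}\otimes\xi\otimes\nu).
\]
Their ranges are orthogonal, so $V_t=\cos t\,J+\sin t\,J'$ is an isometry for $t\in[0,\frac\pi2]$. Let $\Delta=\bigoplus_i(P^n(s_i)-P_\infty)$, an operator on $\mathbb C^{N'}\otimes\mathbb C^k$ of norm at most $2$ whose $i$-th block vanishes for $i\notin I$. Put
\[
U_t=(P_\infty\oplus P_\infty)+V_t\Delta V_t^* .
\]
Since $V_t(1\otimes P_\infty)=(P_\infty\oplus P_\infty)V_t$ and $P_\infty$ is self-adjoint, the projection $V_tV_t^*$ commutes with $P_\infty\oplus P_\infty$, and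
\[
U_t=V_t\Bigl(\bigoplus_iP^n(s_i)\Bigr)V_t^*+(1-V_tV_t^*)(P_\infty\oplus P_\infty).
\]
So $U_t$ is a unitary, respectively a projection. It is a finite rank perturbation of the scalar $P_\infty\oplus P_\infty$ and norm continuous in $t$. Also $U_0=\tilde P^n\oplus P_\infty$ and, by the third property, $U_{\pi/2}=P_\infty\oplus\tilde P^{n'}$.

\emph{Commutators.} Fix $a\in F$, and let $b=b_a$, $\beta=(b_{s_is_j})_{i,j}\otimes1$ and $\beta'=(b_{s'_is'_j})_{i,j}\otimes1$, acting on $\mathbb C^{N'}\otimes\mathbb C^k$. By the fourth property and the Schur test, $\|\beta-\beta'\|\le N\eta$. For $j\in I$, every $x$ with $b_{xs_j}\ne0$ is within $r$ of $T_n$, hence in $S_n$; so $bJ(e_j\otimes\nu)=J\beta(e_j\otimes\nu)$. The same holds for $J'$ and $\beta'$. As the range of $\Delta$ is spanned by vectors $e_j\otimes\nu$ with $j\in I$,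
\[
bV_t\Delta=\cos t\,J\beta\Delta+\sin t\,J'\beta'\Delta=V_t\beta\Delta+\mathcal E_t,\qquad \mathcal E_t=\sin t\,J'(\beta'-\beta)\Delta ,
\]
and $\|\mathcal E_t\|\le2N\eta\sin t$. The operator $b^*$ also has propagation at most $r$, its matrices are $\beta^*$ and $\beta'^*$, and $\Delta^*$ is supported on $I$. Applying the identity to $b^*$ and $\Delta^*$ and taking adjoints gives $\Delta V_t^*b=\Delta\beta V_t^*+\mathcal E'_t$ with $\|\mathcal E'_t\|\le2N\eta\sin t$. Since $b$ commutes with scalars,
\[
[U_t,b]=V_t\Delta V_t^*b-bV_t\Delta V_t^*=V_t[\Delta,\beta]V_t^*+V_t\mathcal E'_t-\mathcal E_tV_t^* .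
\]
At $t=0$ the error terms vanish, so $\|[\Delta,\beta]\|=\|[U_0,b]\|=\|[\tilde P^n,b]\|\le\varepsilon/4$. For all $t$ we conclude that $\|[U_t,b]\|\le\varepsilon/4+4N\eta=\varepsilon/2$ and $\|[U_t,a]\|\le\varepsilon/2+\varepsilon/8<\varepsilon$. Thus $(U_t)$ is a homotopy of $\varepsilon$-cycles for $F$, and $[\tilde P^n]+[P_\infty]=[P_\infty]+[\tilde P^{n'}]$ in the group $K^*_\varepsilon(F)$.
\end{proof}

The finiteness of $F$ is essential for the last statement: on the comb the classes $[u_n]$ are pairwise distinct in $K^1_1(E_1)$, as we saw in Section~\ref{sec:idea}. This is the one place where the two limits part ways.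

Recall that an \emph{ultrafilter} on $\mathbb N$ is a family $\omega$ of nonempty subsets that is closed under finite intersections and supersets and contains, for each $M\subseteq\mathbb N$, either $M$ or its complement. If $\mathbb N$ is partitioned into finitely many sets, exactly one of them belongs to $\omega$. The ultrafilter is \emph{free} if it contains no finite set, equivalently if it contains all tails $[k,\infty)$. By Posp\'\i\v sil's theorem there are $2^{2^{\aleph_0}}$ free ultrafilters on $\mathbb N$.

\begin{lemma}\label{lem:ultra}
Let $(P^{n,L})$ be a uniform family and $\omega$ an ultrafilter on $\mathbb N$. For each $(F,\varepsilon)\in\mathcal X_{\mathrm{fin}}$ there is a unique $c_\omega(F,\varepsilon)\in K^*_\varepsilon(F)$ with $\{n:c_n(F,\varepsilon)=c_\omega(F,\varepsilon)\}\in\omega$, and $c_\omega=(c_\omega(F,\varepsilon))$ is an element of $\mathcal L^*(X)$. If $M\subseteq\mathbb N$ and $\mu\colon K^*_\varepsilon(F)\to\mathbb Z$ satisfies $\mu(c_n(F,\varepsilon))=1$ for $n\in M$ and $=0$ for $n\notin M$, then $\mu(c_\omega(F,\varepsilon))$ is $1$ if $M\in\omega$ and $0$ otherwise.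
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:finite} the level sets of $n\mapsto c_n(F,\varepsilon)$ form a finite partition of $\mathbb N$, which gives existence and uniqueness. Let $(F,\varepsilon)\le(G,\delta)$ in $\mathcal X_{\mathrm{fin}}$. For $L$ large, $c_n(G,\delta)$ and $c_n(F,\varepsilon)$ are represented by the same operator, so $\phi(c_n(G,\delta))=c_n(F,\varepsilon)$ for every $n$. The two level sets belonging to $\omega$ intersect, and evaluating at a common $n$ gives $\phi(c_\omega(G,\delta))=c_\omega(F,\varepsilon)$. For the last claim, the level set belonging to $\omega$ meets whichever of $M$ and $\mathbb N\setminus M$ belongs to $\omega$.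
\end{proof}

\begin{remark}\label{rem:principal}
If $\omega$ is the principal ultrafilter of all sets containing $n$, then $c_\omega=(c_n(F,\varepsilon))$ lies in the image of $\Xi$. Indeed, \eqref{eq:schur} holds with $\Lambda=1$ for every element of $E_r$ in place of $b_a$, so the classes $[\tilde P^{n,L}]$ with $L$ large define an element of $QK^*(X)$, and $\Xi$ maps it to $c_\omega$ because both are represented by the same operators. Only free ultrafilters can give classes outside the image.
\end{remark}

\section{Cardinalities and a criterion for independence}\label{sec:count}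

\begin{proposition}\label{prop:card}
For every $X$ and in both degrees, $|QK^*(X)|\le2^{\aleph_0}$ and $|\mathcal L^*(X)|\le2^{2^{\aleph_0}}$.
\end{proposition}

\begin{proof}
Since $X$ is countable, $H$ is separable, and all cycles of size $k$ lie in the separable metric space $M_k(\mathbb C)+M_k(K(H))$. Every subset of it is separable.

The pairs $(E_n,\frac1n)$, $n\ge1$, are cofinal in $\mathcal X_{\mathrm{prop}}$: if $F\subseteq E_r$, $n\ge r$ and $\frac1n\le\varepsilon$, then $(F,\varepsilon)\le(E_n,\frac1n)$. So $g\in QK^*(X)$ is determined by its components $g_{(E_n,1/n)}$, and by coherence each of them lies in the image $A_n$ of $K^*_{1/2n}(E_{2n})\to K^*_{1/n}(E_n)$. We pass to this image because, for the infinite set $E_n$, a cycle may have $\sup_a\|[u,a]\|$ equal to the tolerance and leave no room for perturbation. For each $k$ choose a countable dense set of $\frac1{2n}$-cycles for $E_{2n}$ of size $k$. Every such cycle is within $\frac1{8n}$ of a chosen one, and the short path of Lemma~\ref{lem:short} between them has commutators with elements of $E_n$ of norm less than $\frac1{2n}+\frac4{8n}=\frac1n$.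 Hence $A_n$ is generated by countably many classes, so it is countable, and $|QK^*(X)|\le\aleph_0^{\aleph_0}=2^{\aleph_0}$.

Let $F$ be finite. For an $\varepsilon$-cycle the maximum of the finitely many commutator norms is less than $\varepsilon$, so by Lemma~\ref{lem:short} all sufficiently close $\varepsilon$-cycles are homotopic to it. Homotopy classes of cycles of size $k$ are thus disjoint open subsets of a separable space, so there are countably many, and $K^*_\varepsilon(F)$ is countable. An operator on $\ell^2(X)$ is determined by countably many complex entries, so $|B(\ell^2(X))|\le2^{\aleph_0}$ and $|\mathcal X_{\mathrm{fin}}|\le2^{\aleph_0}$. Therefore $|\mathcal L^*(X)|\le\aleph_0^{2^{\aleph_0}}=2^{2^{\aleph_0}}$.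
\end{proof}

The final step of the argument is the same in both degrees, so we isolate it.

\begin{proposition}\label{prop:criterion}
Let $Y$ be a discrete proper metric space with bounded geometry and $j\in\{0,1\}$. Suppose that there are classes $c_\omega\in\mathcal L^j(Y)$, for $\omega$ a free ultrafilter on $\mathbb N$, and homomorphisms $\mu_M\colon\mathcal L^j(Y)\to\mathbb Z$, for $M\subseteq\mathbb N$, such that
\begin{itemize}
\item[(D)] $\mu_M(c_\omega)=1$ if $M\in\omega$, and $\mu_M(c_\omega)=0$ if $M\notin\omega$;
\item[(V)] for each $g\in QK^j(Y)$ there is $k_0$ with $\mu_M(\Xi(g))=0$ for all $M\subseteq[k_0,\infty)$.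
\end{itemize}
Then $\Xi\colon QK^j(Y)\to\mathcal L^j(Y)$ is not surjective, its cokernel contains a free abelian group of rank $2^{2^{\aleph_0}}$, and $|\mathcal L^j(Y)|=2^{2^{\aleph_0}}>2^{\aleph_0}\ge|QK^j(Y)|$.
\end{proposition}

\begin{proof}
Let $\omega_1,\dots,\omega_l$ be distinct free ultrafilters and $m_1,\dots,m_l$ integers with $m_1\ne0$, and suppose that $\sum_im_ic_{\omega_i}=\Xi(g)$. For $i\ge2$ there is $A_i\in\omega_1\setminus\omega_i$: if $A$ belongs to exactly one of $\omega_1,\omega_i$, take $A$ or its complement. Let $M=\bigcap_{i\ge2}A_i$ (and $M=\mathbb N$ if $l=1$), and $M_k=M\cap[k,\infty)$. Then $M_k\in\omega_1$ because $\omega_1$ is free, and $M_k\notin\omega_i$ for $i\ge2$ because $M_k\subseteq A_i$. By (D), $\mu_{M_k}$ takes the value $m_1\ne0$ on the left side for every $k$. By (V) it vanishes on the right side for large $k$. This is a contradiction.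

So the images of the $c_\omega$ in the cokernel are linearly independent over $\mathbb Z$ and generate a free abelian group of rank $2^{2^{\aleph_0}}$. In particular the $c_\omega$ are distinct, and Proposition~\ref{prop:card} gives the cardinalities.
\end{proof}

\section{Degree one: proof of Theorem~\ref{thm:odd}}\label{sec:odd}

Let $(B_n,\gamma_n)$ be a comb structure on $X$. The coordinate $k$ along the upper half of a tooth is replaced by the distance to the complement of $B_n$, rounded up so that (U4) holds for metrics with arbitrary real values: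
\[
h_n(x)=\lceil d(x,X\setminus B_n)\rceil\in\mathbb N .
\]
Then $h_n=0$ off $B_n$, and
\begin{equation}\label{eq:h}
|h_n(x)-h_n(y)|\le1+d(x,y),\qquad \{0<h_n<R\}\subseteq\{x\in B_n:d(x,X\setminus B_n)\le R\}.
\end{equation}
For $M\subseteq\mathbb N$ let $\sigma_M$ map $\gamma_n(j)$ to $\gamma_n(j+1)$ for $n\in M$, $j\in\mathbb Z$, and fix all other points. By (b) this is a permutation that moves points by at most $s$, so $w_M:=w_{\sigma_M}\in E_s$ for every $M$.

The next lemma is the computation on the line in general form. We allow a general profile $\rho$ because a second one is needed in Section~\ref{sec:even}.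

\begin{lemma}[Winding along the lines]\label{lem:wind}
Let $\rho\colon[0,\infty)\to[0,1]$ be $1$-Lipschitz with $\rho(0)=0$ and $\rho(t)=1$ for $t\ge2$. Let $L>2\pi(1+s)$ and $f(x)=e^{2\pi i\rho(h_n(x)/L)}$. Then $f=1$ off a finite set, $\|[\tilde f,w_M]\|<1$, and $\kappa_{w_M}(\tilde f)$ is $-1$ if $n\in M$ and $0$ if $n\notin M$.
\end{lemma}

\begin{proof}
Write $\sigma=\sigma_M$ and $\rho_n(x)=\rho(h_n(x)/L)$. Off the set $T=\{0<h_n<2L\}$, which is finite by \eqref{eq:h} and (a), we have $\rho_n\in\{0,1\}$ and $f=1$. The operator $w_M\tilde fw_M^*\tilde f^*$ multiplies $\delta_x\otimes\xi$ by $e^{2\pi i\vartheta(x)}$, where $\vartheta(x)=\rho_n(\sigma^{-1}x)-\rho_n(x)$, and is the identity on $\ell^2(X)\otimes\xi^\perp$. By \eqref{eq:h}, $|\vartheta(x)|\le(1+s)/L<\frac1{2\pi}$. Hence $\|[\tilde f,w_M]\|\le2\pi(1+s)/L<1$, and the principal logarithm of $e^{2\pi i\vartheta(x)}$ is $2\pi i\vartheta(x)$. If neither $x$ nor $\sigma^{-1}x$ lies in $T$, then $\vartheta(x)$ is an integer of absolute value less than $1$, hence $0$. So $\kappa_{w_M}(\tilde f)=\sum_x\vartheta(x)$ is a finite sum, and only points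 on the lines $\gamma_i$, $i\in M$, contribute. Along $\gamma_i$ the sum telescopes:
\[
\sum_{j\in\mathbb Z}\bigl(\rho_n(\gamma_i(j-1))-\rho_n(\gamma_i(j))\bigr)=\lim_{j\to-\infty}\rho_n(\gamma_i(j))-\lim_{j\to+\infty}\rho_n(\gamma_i(j)).
\]
If $i\ne n$, both limits are $0$ by (c). If $i=n$, the first limit is $0$ by (c). For the second, $\gamma_n(j)\in B_n$ for large $j$, and the injective map $\gamma_n$ eventually leaves each of the finite sets in (a). So $h_n(\gamma_n(j))\to\infty$ and the limit is $1$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:odd}]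
The bound on $|QK^*(X)|$ is in Proposition~\ref{prop:card}. For the rest we verify the hypotheses of Proposition~\ref{prop:criterion} with $Y=X$ and $j=1$.

\emph{The classes.} Put $f^{n,L}(x)=e^{2\pi i\chi(h_n(x)/L)}$. This is an odd uniform family with $k=1$. For (U1) take $T_{n,L}=\{0<h_n<L\}$ and use \eqref{eq:h} and (a). Condition (U2) holds with $c=2\pi$ by \eqref{eq:h}. For (U3), the values at $x$ for $L$ and $L'$ agree if $h_n(x)\ge\max(L,L')$, and otherwise $|h_n(x)/L-h_n(x)/L'|\le|L-L'|/\min(L,L')\le|L-L'|$. For (U4), the values are $1$ and $e^{2\pi im/L}$ with integers $0<m<L$. Let $c_\omega\in\mathcal L^1(X)$ be the classes of Lemma~\ref{lem:ultra}.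

\emph{Detection.} Let $\mu_M$ be evaluation at the index $(\{w_M\},1)\in\mathcal X_{\mathrm{fin}}$ followed by $-\kappa_{w_M}$. By Lemma~\ref{lem:wind} with $\rho=\chi$, the homomorphism $-\kappa_{w_M}$ takes the value $1$ on $c_n(\{w_M\},1)$ if $n\in M$ and $0$ otherwise. Lemma~\ref{lem:ultra} gives (D).

\emph{Vanishing.} Let $g\in QK^1(X)$, and write $g_{(E_s,1)}=[u]-[u']$ with $1$-cycles $u,u'$ for $E_s$. These do not depend on $M$. Since $w_M\in E_s$, we have $(\{w_M\},1)\le(E_s,1)$, so $\Xi(g)_{(\{w_M\},1)}$ is the image of $g_{(E_s,1)}$ and $\mu_M(\Xi(g))=\kappa_{w_M}(u')-\kappa_{w_M}(u)$. Let $S$ be the union of the finite sets given by Lemma~\ref{lem:local} for $u$ and $u'$. The images of the $\gamma_n$ are disjoint, so there is $k_0$ such that none of them meets $S$ for $n\ge k_0$. If $M\subseteq[k_0,\infty)$, then $\sigma_M$ fixes $S$ pointwise and both terms vanish. This is (V).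
\end{proof}

The uniform bound in (a) enters through (U1), the uniform step size $s$ in (b) puts all $w_M$ into one set $E_s$, disjointness in (b) makes $\sigma_M$ a permutation and moves its support away from $S$, and (c) evaluates the winding numbers.

\section{Degree zero: proof of Theorem~\ref{thm:even}}\label{sec:even}

An even cycle is a projection, and $\kappa_w$ is defined on unitaries. To pass from one to the other we use a second unitary $v$ commuting with $w$: compressing $v$ by an almost commuting projection gives an almost unitary operator, which can be paired with $w$. The extra factor $\mathbb Z$ supplies $v$ as its shift.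

\subsection{A pairing of projections with commuting unitaries}

Let $Y$ be a discrete proper metric space with bounded geometry, let $v,w\in C^*_u(Y)$ be commuting unitaries, and let $p$ be an even $\frac1{10}$-cycle for $\{v,w\}$ with scalar projection $q$. Put
\[
Z_p=pvp+1-p,\qquad Z_q=qvq+1-q .
\]
Since $q$ commutes with $v$ and $w$, the operator $Z_q$ is unitary and commutes with $w$. We have $1-Z_p^*Z_p=pv^*(1-p)vp$ and $1-Z_pZ_p^*=pv(1-p)v^*p$. As $(1-p)vp=(1-p)[v,p]p$ and $(1-p)v^*p=(1-p)[v^*,p]p$, both are positive operators of norm at most $\|[p,v]\|^2<\frac1{100}$. So $Z_p$ is invertible, and its polar part $U_p$ satisfies $\|U_p-Z_p\|=\|1-|Z_p|\|\le\frac1{100}$, because $1-\sqrt{1-t}\le t$ on $[0,1]$. The unitary $U_p$ is not a compact perturbation of $1$, but $Z_p-Z_q$ is compact, hence so is $U_p-Z_q$, and we normalize: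
\[
u_p=U_pZ_q^*,\qquad u_p-1\ \text{compact}.
\]
From $[Z_p,w]=[p,w]vp+pv[p,w]-[p,w]$ we get $\|[Z_p,w]\|<\frac3{10}$, so $\|[u_p,w]\|=\|[U_p,w]\|<\frac3{10}+\frac2{100}<1$. The assignment $p\mapsto u_p$ is continuous by \eqref{eq:scalar}, is compatible with direct sums, and sends $\operatorname{diag}(p,0)$ to $\operatorname{diag}(u_p,1)$. By Lemma~\ref{lem:kappa}, $p\mapsto\kappa_w(u_p)$ induces a homomorphism
\[
\tau_{v,w}\colon K^0_{1/10}(\{v,w\})\to\mathbb Z .
\]
The unitary $u_p$ depends on $p$ and $v$ but not on $w$; this will give condition (V).

\subsection{The spaces}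

Let $X$ have a comb structure, and let $h_n$, $\sigma_M$, $s$ be as in Section~\ref{sec:odd}. We treat two spaces $Y$ at once. The first is $X\times\mathbb Z$ with $d((x,l),(x',l'))=d(x,x')+|l-l'|$; its $r$-balls have at most $(2r+1)N_r$ points. The second, $Y_0$, is defined for $X=X_0$. The space $X_0\times\mathbb Z$ carries the path metric of the product graph, with degrees at most $6$, and $Y_0$ is the connected graph obtained from $X_0\sqcup(X_0\times\mathbb Z)$ by adding one edge from $x_0=(0,0)\in X_0$ to $(x_0,0)$. The path metric of $Y_0$ restricts to the given metrics on the two parts, and degrees are at most $7$. So $X_0\times\mathbb Z$ and $Y_0$ are discrete, proper, of bounded geometry and $(1,1)$-chain geodesic. Note that $x_0\notin B_n$ for all $n$.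

Let $v$ be the permutation unitary of $(x,l)\mapsto(x,l+1)$, and let $w_M$ now denote the permutation unitary of $(x,l)\mapsto(\sigma_Mx,l)$; for $Y=Y_0$ both permutations fix $X_0$ pointwise. These unitaries commute and lie in $E_{r_0}$, where $r_0=\max(s,1)$ and $E_{r_0}$ is formed for $Y$.

\subsection{A family of Bott-type projections}

We want a field of lines in $\mathbb C^2$ over $X\times\mathbb Z$, equal to $\mathbb Ce_1$ off a finite set, such that transporting a vector along $\{x\}\times\mathbb Z$ by the compressed shift produces a phase, and this phase winds once as $h_n(x)$ increases. The phase can be inserted where the line is $\mathbb Ce_2$, since multiplying the second coordinate by a unimodular number does not change that line. We write the field as a function of the rescaled variables $t=h_n(x)/L$ and $\lambda=l/L$. For $t\ge0$ and $\lambda\in\mathbb R$ put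
\[
\alpha(t)=\max\bigl(\min(t,1,3-t),0\bigr),\qquad z(t)=e^{2\pi i\chi(t-1)},\qquad \varphi(t,\lambda)=\tfrac\pi2\,\alpha(t)\max(1-|\lambda|,0),
\]
\[
\zeta(t,\lambda)=\begin{cases}1&\lambda\le0,\\ z(t)&\lambda>0,\end{cases}\qquad
\psi(t,\lambda)=(\cos\varphi,\ \zeta\sin\varphi)\in\mathbb C^2 ,
\]
and let $\Pi(t,\lambda)$ be the projection onto $\mathbb C\psi(t,\lambda)$; see Figure~\ref{fig:bott}. Let $q$ be the projection onto $\mathbb Ce_1$. Then $\Pi=q$ outside $(0,3)\times(-1,1)$, where $\varphi=0$. If $z(t)\ne1$, then $1<t<2$, so $\alpha(t)=1$, $\varphi(t,0)=\frac\pi2$ and $\psi(t,0)=e_2$.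

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=1.7]
\draw[->,gray] (-0.2,0)--(3.5,0) node[right] {$t$};
\draw[->,gray] (0,-1.25)--(0,1.3) node[above] {$\lambda$};
\draw (0,-1) rectangle (3,1);
\draw[dashed] (1,0)--(1,1);
\draw[dashed] (2,0)--(2,1);
\draw[very thick] (1,0)--(2,0);
\draw[->] (1.1,0.35)--(1.9,0.35);
\node at (1.5,0.6) {$\zeta=z(t)$};
\node at (0.5,0.6) {$\zeta=1$};
\node at (2.5,0.6) {$\zeta=1$};
\node at (1.5,-0.65) {$\zeta=1$};
\node[below] at (1.5,0) {$\mathbb Ce_2$};
\node[below] at (1,0) {$1$};
\node[below] at (2,0) {$2$};
\node[below right] at (3,0) {$3$};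
\node[left] at (0,1) {$1$};
\node[left] at (0,-1) {$-1$};
\node[right] at (3,0.8) {$\mathbb Ce_1$};
\end{tikzpicture}
\caption{The line spanned by $\psi=(\cos\varphi,\zeta\sin\varphi)$ as a function of $(t,\lambda)$. It is $\mathbb Ce_1$ on and outside the boundary of the rectangle and $\mathbb Ce_2$ on the thick segment. The phase $\zeta$ winds once around the circle in the strip above the segment and is $1$ elsewhere; it jumps only across the segment, where the line does not depend on it.}\label{fig:bott}
\end{figure}

Although $\zeta$ is discontinuous, $\Pi$ is Lipschitz: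
\begin{equation}\label{eq:lip}
\|\Pi(t,\lambda)-\Pi(t',\lambda')\|\le5\pi\bigl(|t-t'|+|\lambda-\lambda'|\bigr).
\end{equation}
To see this, note that at $\lambda=0$ the projection is the same whether computed with the phase $1$ or with $z(t)$, by the last remark. So $\Pi$ is given by the phase $1$ on the closed half $\{\lambda\le0\}$ and by the phase $z(t)$ on the closed half $\{\lambda\ge0\}$. For unit vectors $\psi,\psi'$ the projections onto their spans differ by at most $2\|\psi-\psi'\|$, and on each half $\|\psi-\psi'\|\le|\varphi-\varphi'|+|\zeta-\zeta'|$ with $|\varphi-\varphi'|\le\frac\pi2(|t-t'|+|\lambda-\lambda'|)$ and $|\zeta-\zeta'|\le2\pi|t-t'|$. This gives \eqref{eq:lip} within a half. For $\lambda\le0\le\lambda'$, pass through $(t,0)$ and use $|\lambda|+|\lambda'|=|\lambda-\lambda'|$.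

Define $P^{n,L}(x,l)=\Pi(h_n(x)/L,\,l/L)$ on $X\times\mathbb Z$, and $P^{n,L}=q$ on $X_0\subseteq Y_0$.

\begin{lemma}\label{lem:evenfamily}
The functions $P^{n,L}$ form an even uniform family on $Y$ with $k=2$ and $P_\infty=q$.
\end{lemma}

\begin{proof}
(U1) We have $P^{n,L}(x,l)\ne q$ only if $0<h_n(x)<3L$ and $|l|<L$; use \eqref{eq:h} and (a).
(U2) On $X\times\mathbb Z$ this follows from \eqref{eq:lip} and \eqref{eq:h} with $c=5\pi$. For $y\in X_0\subseteq Y_0$ we have $P^{n,L}(y)=q=P^{n,L}(x_0,0)$ because $h_n(x_0)=0$, and $(x_0,0)$ is closer than $y$ to every point of $X_0\times\mathbb Z$.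
(U3) The values at $(x,l)$ for $L$ and $L'$ are both $q$ unless $h_n(x)<3\max(L,L')$ and $|l|<\max(L,L')$, in which case the arguments of $\Pi$ differ by at most $3|L-L'|$ and $|L-L'|$; apply \eqref{eq:lip}.
(U4) The values are $q$ and $\Pi(m/L,l/L)$ with integers $0<m<3L$, $|l|<L$.
\end{proof}

\begin{lemma}\label{lem:tau}
For $L\ge L_0(\{v,w_M\},\frac1{10})$ and $L>7\pi(1+s)$, the number $\tau_{v,w_M}([\tilde P^{n,L}])$ is $1$ if $n\in M$ and $0$ if $n\notin M$.
\end{lemma}

\begin{proof}
Let $p=\tilde P^{n,L}$ and $w=w_M$. Write $\varphi_{x,l}$, $\zeta_{x,l}$, $\psi_{x,l}$ for the values at $(h_n(x)/L,l/L)$, and $z_x=z(h_n(x)/L)$. The subspace $H_0=\ell^2(X\times\mathbb Z)\otimes\xi\otimes\mathbb C^2$ reduces $p,q,v,w$. On $H_0^\perp$ we have $p=q$, hence $U_p=Z_q$ and $u_p=1$. We work on $H_0$, omit $\xi$ from the notation, and extend the unitaries $W,D$ below by the identity on $H_0^\perp$.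

\emph{The polar part.} The vectors $\Psi_{x,l}=\delta_{(x,l)}\otimes\psi_{x,l}$ form an orthonormal basis of $\operatorname{ran}p$, and $pvp\,\Psi_{x,l}=\langle\psi_{x,l},\psi_{x,l+1}\rangle\Psi_{x,l+1}$, with the inner product linear in the first slot. The coefficient is
\[
\cos\varphi_{x,l}\cos\varphi_{x,l+1}+\zeta_{x,l}\overline{\zeta_{x,l+1}}\,\sin\varphi_{x,l}\sin\varphi_{x,l+1}.
\]
If $l\ne0$, or if $l=0$ and $z_x=1$, the two phases agree and the coefficient is $\cos(\varphi_{x,l}-\varphi_{x,l+1})$, which is positive since $|\varphi_{x,l}-\varphi_{x,l+1}|\le\frac\pi{2L}<\frac\pi2$. If $l=0$ and $z_x\ne1$, then $\varphi_{x,0}=\frac\pi2$ and the coefficient is $\overline{z_x}\sin\varphi_{x,1}$ with $\varphi_{x,1}=\frac\pi2(1-\frac1L)\in(0,\frac\pi2)$. In all cases the coefficient is a positive multiple of $\theta_{x,l}$, where $\theta_{x,0}=\overline{z_x}$ and $\theta_{x,l}=1$ for $l\ne0$. Thus $|Z_p|$ is diagonal in the basis $(\Psi_{x,l})$ of $\operatorname{ran}p$ with the moduli of the coefficients as entries, and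
\[
U_p\Psi_{x,l}=\theta_{x,l}\Psi_{x,l+1},\qquad U_p=1\ \text{ on }\operatorname{ran}(1-p).
\]

\emph{Factorization.} To compare $U_p$ with $Z_q$, we straighten the field of lines. Let $W$ act on $\delta_{(x,l)}\otimes\mathbb C^2$ by the unitary matrix
\[
W_{x,l}=\begin{pmatrix}\cos\varphi_{x,l}&-\overline{\zeta_{x,l}}\sin\varphi_{x,l}\\ \zeta_{x,l}\sin\varphi_{x,l}&\cos\varphi_{x,l}\end{pmatrix},
\]
whose first column is $\psi_{x,l}$ and which is $1$ off the finite set where $\varphi_{x,l}\ne0$. Let $D$ multiply $\delta_{(x,l)}\otimes e_1$ by $\theta_{x,l}$ and fix $\delta_{(x,l)}\otimes e_2$. The operator $Z_q$ maps $\delta_{(x,l)}\otimes e_1$ to $\delta_{(x,l+1)}\otimes e_1$ and fixes $\delta_{(x,l)}\otimes e_2$. Hence $WZ_qDW^*$ maps $\Psi_{x,l}=W(\delta_{(x,l)}\otimes e_1)$ to $\theta_{x,l}\Psi_{x,l+1}$ and fixes the vectors $W(\delta_{(x,l)}\otimes e_2)$, which span $\operatorname{ran}(1-p)$. So $U_p=WZ_qDW^*$ and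
\[
u_p=W\cdot(Z_qDZ_q^*)\cdot(Z_qW^*Z_q^*),
\]
a product of three finite rank perturbations of $1$.

\emph{Additivity.} The matrix $W_{x,l}$ jumps across $l=0$, but only commutators with $w$ matter, and $w$ preserves $l$. For fixed $l$, changing first $\varphi$ and then $\zeta$ gives $\|W_{x,l}-W_{x',l}\|\le|\varphi_{x,l}-\varphi_{x',l}|+|\zeta_{x,l}-\zeta_{x',l}|\le\frac{5\pi}2|h_n(x)-h_n(x')|/L$. With $x'=\sigma_Mx$ and \eqref{eq:h} we get $\|[W,w]\|\le\frac{5\pi}2(1+s)/L$, and $|z_x-z_{x'}|\le2\pi|h_n(x)-h_n(x')|/L$ gives $\|[D,w]\|\le2\pi(1+s)/L$. Since $Z_q$ commutes with $w$, the commutator norms of the three factors add up to at most $7\pi(1+s)/L<1$. Lemma~\ref{lem:kappa} yields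
\[
\kappa_w(u_p)=\kappa_w(W)+\kappa_w(D)+\kappa_w(W^*)=\kappa_w(D)=-\kappa_w(D^*).
\]

\emph{The winding number.} The operator $D^*$ is the identity except on $\ell^2(X\times\{0\})\otimes e_1$. This subspace reduces $w$, which acts on it by the permutation $\sigma_M$ of $X$, and $D^*$ acts on it as multiplication by $z_x=e^{2\pi i\rho(h_n(x)/L)}$ with $\rho(t)=\chi(t-1)$. So the trace in \eqref{eq:kappa} is the one computed in Lemma~\ref{lem:wind}, and $\kappa_w(D^*)$ is $-1$ if $n\in M$ and $0$ otherwise.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:even}]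
Let $Y$ be $X\times\mathbb Z$ or $Y_0$. We apply Proposition~\ref{prop:criterion} with $j=0$. Let $c_\omega\in\mathcal L^0(Y)$ be the classes that Lemma~\ref{lem:ultra} attaches to the family of Lemma~\ref{lem:evenfamily}, and let $\mu_M$ be evaluation at $(\{v,w_M\},\frac1{10})$ followed by $\tau_{v,w_M}$. Condition (D) follows from Lemmas~\ref{lem:tau} and~\ref{lem:ultra}.

For (V), let $g\in QK^0(Y)$ and write $g_{(E_{r_0},1/10)}=[p]-[p']$. Since $v,w_M\in E_{r_0}$, we have $\mu_M(\Xi(g))=\kappa_{w_M}(u_p)-\kappa_{w_M}(u_{p'})$, where $u_p$ and $u_{p'}$ do not depend on $M$. Let $S\subseteq Y$ be the union of the finite sets given by Lemma~\ref{lem:local} for $u_p$ and $u_{p'}$. The sets $\gamma_n(\mathbb Z)\times\mathbb Z$ are disjoint, so only finitely many meet $S$, and for $M\subseteq[k_0,\infty)$ with $k_0$ large the permutation defining $w_M$ fixes $S$ pointwise. Both terms vanish. This proves the degree $0$ statements for $X\times\mathbb Z$ and for $Y_0$.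

Finally, $Y_0$ has a comb structure, given by the sets $B_n$ and lines $\gamma_n$ of the part $X_0$. Conditions (b) and (c) are unchanged. For (a), let $x\in B_n$. Every point of $X_0\times\mathbb Z$ is farther from $x$ than $x_0$ is, and $x_0\in X_0\setminus B_n$; hence $d(x,Y_0\setminus B_n)=d(x,X_0\setminus B_n)$. So Theorem~\ref{thm:odd} applies to $Y_0$, and the statements hold for $Y_0$ in both degrees.
\end{proof}

\section{Groups with infinitely many ends: proof of Theorem~\ref{thm:groups}}\label{sec:groups}

Let $G$ be a group with a finite generating set $\Sigma$, and let $\Gamma$ be the Cayley graph, with vertex set $G$ and edges $\{x,x\varsigma\}$ for $\varsigma\in\Sigma$. It is connected, its degrees are bounded, its path metric is the word metric, and $G$ acts on it by left multiplication through graph automorphisms. For a set $K$ of vertices, $\Gamma\setminus K$ is the subgraph spanned by the remaining vertices. The group has \emph{infinitely many ends} if for every $m$ there is a finite $K$ such that $\Gamma\setminus K$ has at least $m$ infinite components; this does not depend on $\Sigma$.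 For $F_2$ with its free generators, $\Gamma$ is the $4$-regular tree, and removing the ball of radius $R$ leaves $4\cdot3^R$ infinite components. We use K\"onig's lemma: in an infinite connected graph with finite degrees, every vertex is the starting point of an injective edge path indexed by $\mathbb N$.

The bottlenecks will be translates $g_nK$ of one finite set, which gives the uniformity in (a). The difficulty is to make the lines through them disjoint. We arrange that, seen from $g_nK$, all other translates lie in at most two components of the complement, one for the earlier and one for the later translates. If there are four infinite components, two remain free for the two ends of $\gamma_n$.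

\begin{proof}[Proof of Theorem~\ref{thm:groups}]
\emph{The set $K$.} For finite nonempty $K$, every component of $\Gamma\setminus K$ contains a neighbor of $K$, because $\Gamma$ is connected; so there are finitely many components. Choose a finite $K$ with at least four infinite components, and let $K'\supseteq K$ be a ball. For each infinite component $C$ of $\Gamma\setminus K$, the infinite set $C\setminus K'$ is a union of components of $\Gamma\setminus K'$, of which there are finitely many, so one of them is infinite. Replacing $K$ by $K'$, we may assume that $K$ is connected. Each $\Gamma\setminus gK$ has finitely many components, at least four of them infinite.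

\emph{The translates.} Choose $g_0,g_1,\dots\in G$ inductively such that $g_nK$ is disjoint from a finite connected set $Q_n$ containing $g_0K\cup\dots\cup g_{n-1}K$. This is possible because $gK$ meets $Q_n$ only for $g$ in the finite set $Q_nK^{-1}$. The translates are pairwise disjoint and connected, so each $g_{n'}K$, $n'\ne n$, lies in one component of $\Gamma\setminus g_nK$, and those with $n'<n$ lie in the same one, namely the component containing $Q_n$. This remains true for subsequences. Now let $I_0=\mathbb N$ and, given an infinite set $I_m$, let $n_m=\min I_m$ and let $I_{m+1}\subseteq I_m\setminus\{n_m\}$ be an infinite set of indices $n'$ whose translates $g_{n'}K$ lie in one component of $\Gamma\setminus g_{n_m}K$; it exists by the pigeonhole principle. Passing to the subsequence $(g_{n_m})$ and renumbering, we obtain that for each $n$ the translates $g_{n'}K$ with $n'>n$ also lie in one component of $\Gamma\setminus g_nK$. Call a component of $\Gamma\setminus g_nK$ \emph{occupied} if it contains some $g_{n'}K$, $n'\ne n$. There are at most two.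

\emph{Disjoint regions.} Pick two distinct infinite unoccupied components $C_n^-$, $C_n^+$ of $\Gamma\setminus g_nK$, and let $Y_n=C_n^-\cup g_nK\cup C_n^+$. This set is connected, since $g_nK$ is connected and both components are adjacent to it. Let $n'\ne n$. The translate $g_{n'}K$ lies in an occupied component of $\Gamma\setminus g_nK$, so it is disjoint from $Y_n$. Therefore the connected set $Y_n$ lies in one component of $\Gamma\setminus g_{n'}K$, and this component contains $g_nK$, so it is occupied and differs from $C_{n'}^\pm$. Hence $Y_n\cap Y_{n'}=\emptyset$.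

\emph{The comb structure.} By K\"onig's lemma, each $C_n^\pm$ contains an injective ray starting at a neighbor of a vertex $k_n^\pm\in g_nK$. Join $k_n^-$ to $k_n^+$ by a simple path in $g_nK$. Since $C_n^-$, $g_nK$, $C_n^+$ are disjoint, the concatenation is an injective edge path $\gamma_n\colon\mathbb Z\to Y_n$ that lies in $C_n^-$ near $-\infty$ and in $C_n^+$ near $+\infty$. Let $B_n=C_n^+$. Condition (b) holds with $s=1$ because the $Y_n$ are disjoint. Condition (c) holds because $C_n^-\cap B_n=\emptyset$ and $\gamma_i(\mathbb Z)\subseteq Y_i$ is disjoint from $B_n\subseteq Y_n$ for $i\ne n$. For (a), let $x\in B_n$ with $d(x,G\setminus B_n)\le R$, and follow a shortest path from $x$ to a nearest point outside $B_n$. Its first vertex outside $B_n$ is adjacent to the component $B_n$ of $\Gamma\setminus g_nK$, so it belongs to $g_nK$. Thus $d(x,g_nK)\le R$, and there are at most $|K|N_R$ such $x$. Theorem~\ref{thm:odd} now shows that the conjecture fails for $G$.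
\end{proof}

\begin{thebibliography}{9}

\bibitem{GWY}
Hao Guo, Chenxi Wang, Guoliang Yu,
\emph{Quantitative $K$-homology of uniform Roe algebras},
arXiv:2610.34050 (2026).

\end{thebibliography}
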